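# Positively twisted torus knots are determined by their Alexander polynomials

## 1. The determinant $\det(I-x\,\psi(\beta))$ and the substitution $x=t^{nk}$

The proof turns on one polynomial in two variables, so we build it first.

**Braids.** $B_n$ is the braid group on $n$ strands, and all generators $\sigma_1,\dots,\sigma_{n-1}$ are positive crossings. For $m\le n$ put $B_m=\langle\sigma_1,\dots,\sigma_{m-1}\rangle\subset B_n$ and
$$\delta_m=\sigma_1\sigma_2\cdots\sigma_{m-1},\qquad \bar\delta_m=\sigma_{m-1}\cdots\sigma_2\sigma_1,$$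
and let $\Delta_m$ be the half twist on the first $m$ strands; $\delta_1=\bar\delta_1=\Delta_1=1$. For example $\Delta_3=\sigma_1\sigma_2\sigma_1$. The following facts are standard:
$$\Delta_m^2=\delta_m^m=\bar\delta_m^m\ \text{ is central in }B_m,\qquad \Delta_m=\Delta_{m-1}\bar\delta_m=\delta_m\Delta_{m-1},\tag{1.1}$$
$$\sigma_{i+1}\delta_m=\delta_m\sigma_i,\qquad \bar\delta_m\sigma_{i+1}=\sigma_i\bar\delta_m\qquad(1\le i\le m-2).\tag{1.2}$$
We write $X\sim Y$ for conjugate in $B_n$. Conjugate braids have isotopic closures. If $\alpha_1,\alpha_2\in B_{n-1}$, then $\alpha_1\sigma_{n-1}\alpha_2\in B_n$ and $\alpha_1\alpha_2\in B_{n-1}$ have isotopic closures (destabilization).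

**The reduced Burau representation.** On $V=\mathbb Z[t^{\pm1}]^{n-1}$ with basis $e_1,\dots,e_{n-1}$ let $\psi(\sigma_i)$ be
$$e_i\mapsto -te_i,\qquad e_{i-1}\mapsto e_{i-1}+te_i,\qquad e_{i+1}\mapsto e_{i+1}+e_i,\qquad e_j\mapsto e_j\ \text{ otherwise}.\tag{1.3}$$
Words act as compositions, rightmost letter first. We often write $\sigma_i$ for $\psi(\sigma_i)$. Burau's theorem (Birman, *Braids, Links and Mapping Class Groups*, Thm 3.11) says that if the closure $\hat\alpha$ of $\alpha\in B_n$ is a knot, then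
$$\frac{1-t^n}{1-t}\,\Delta_{\hat\alpha}(t)\doteq\det(I-\psi(\alpha)).\tag{1.4}$$
Here $f\doteq g$ means $f=\pm t^kg$. For $n=2$ and $\alpha=\sigma_1^3$ this reads $(1+t)\Delta\doteq1+t^3$, so $\Delta\doteq1-t+t^2$, the trefoil.

**Lemma 1.** Put $e_n=-\sum_{i<n}e_i$ and read indices mod $n$. Then $\psi(\delta_n)=tS$ with $S$ the cyclic shift $e_i\mapsto e_{i+1}$. Hence $\psi(\Delta_n^2)=t^n$.

*Proof.* Let $i\le n-2$. The letters $\sigma_{n-1},\dots,\sigma_{i+2}$ fix $e_i$. Then $\sigma_{i+1}e_i=e_i+te_{i+1}$ and $\sigma_i(e_i+te_{i+1})=-te_i+t(e_{i+1}+e_i)=te_{i+1}$, and $\sigma_{i-1},\dots,\sigma_1$ fix $e_{i+1}$. Next, $\sigma_1\cdots\sigma_{n-1}e_{n-1}=-t\,\sigma_1\cdots\sigma_{n-2}e_{n-1}=-t(e_{n-1}+e_{n-2}+\dots+e_1)=te_n$. Summing, $\psi(\delta_n)e_n=-t(e_2+\dots+e_n)=te_1$, because $e_1+\dots+e_n=0$. Finally $S^n=1$, so $\psi(\delta_n^n)=t^n$. $\square$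

**The object.** For $\beta\in B_n$ and $k\ge1$ put
$$D(x)=\det(I-x\,\psi(\beta))=1+\sum_{j=1}^{n-1}E_jx^j,\qquad P(t)=D(t^{nk}).$$
By Lemma 1, $P=\det(I-\psi(\Delta_n^{2k}\beta))$.

**Lemma 2.** Let $n\ge2$, $k\ge1$, let $\beta$ be conjugate to a positive word of length $\ell$ in which all of $\sigma_1,\dots,\sigma_{n-1}$ occur, and let the closure of $\Delta_n^{2k}\beta$ be a knot with Alexander polynomial $\Delta$.

(a) $E_j\in t\,\mathbb Z[t]$ for $j\ge 1$. The representative $\tilde\Delta$ of $\Delta$ with $\tilde\Delta(0)=1$ satisfies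
$$\tilde\Delta=\frac{1-t}{1-t^n}P,\qquad P=1+t^{nk}E_1+t^{2nk}E_2+\cdots.\tag{1.5}$$
(b) $\Delta$ determines $n$, hence $P$, and the knot is not the unknot.
(c) $\deg P=n(n-1)k+\ell$.

*Proof.* (a) Replace $\beta$ by the positive word; then $E_j\in\mathbb Z[t]$. At $t=0$ each $\psi(\sigma_i)$ is upper triangular with diagonal entries $1$, except $0$ in place $i$. All generators occur, so $\psi(\beta)|_{t=0}$ is triangular with zero diagonal, hence nilpotent, and $E_j(0)=0$. Now use (1.4).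

(b) $\tilde\Delta/(1-t)=P/(1-t^n)=1+t^n+O(t^{n+1})$, since $P=1+O(t^{nk+1})$. This shows $n$. For the unknot $\tilde\Delta/(1-t)=1+t+\cdots$, while here $n\ge2$.

(c) The inverse of $\psi(\sigma_i)$ is $e_i\mapsto-t^{-1}e_i$, $e_{i-1}\mapsto e_{i-1}+e_i$, $e_{i+1}\mapsto e_{i+1}+t^{-1}e_i$. At $t^{-1}=0$ it is lower triangular with diagonal entries $1$ except $0$ in place $i$. Let $\alpha$ be a positive word conjugate to $\Delta_n^{2k}\beta$, of length $n(n-1)k+\ell$. As in (a), $\det(I-\psi(\alpha)^{-1})\in1+t^{-1}\mathbb Z[t^{-1}]$. Since $P=\det(-\psi(\alpha))\det(I-\psi(\alpha)^{-1})$ and $\det\psi(\sigma_i)=-t$, the degree of $P$ is the length of $\alpha$. $\square$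

For $n=2$ and $\beta=\sigma_1$ we get $D=1+xt$, $P=1+t^{2k+1}$ and $\tilde\Delta=(1+t^{2k+1})/(1+t)$.

**What it is for.** A large family of knots will turn out to consist of closures of $\Delta_n^{2k}\beta$ with $\beta$ simple. For such a knot the Alexander polynomial is a string of blocks: $E_1$ starting at height $nk$, $E_2$ starting at height $2nk$, and so on. The blocks may overlap, but the bottom of each one can be read off:
$$E_1\text{ is determined by }P\text{ mod }t^{nk+1};\qquad\text{if }E_1=E_1'\text{ and }P=P',\text{ then }E_2\equiv E_2'\text{ mod }t^{nk+1}.\tag{1.6}$$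
Indeed, by (1.5), $P-1-t^{nk}E_1=O(t^{2nk+1})$ and $P-1-t^{nk}E_1-t^{2nk}E_2=O(t^{3nk+1})$. We shall use these blocks to tell twisted torus knots apart.

## 2. Twisted torus knots and the classification theorem

Let $F=\mathbb R^2/\mathbb Z^2$ be the standard torus bounding an unknotted solid torus $U$, with coordinates $(u,v)$, $u$ longitudinal and $v$ meridional for $U$. For coprime $p,q>0$, the torus knot $T(p,q)$ is $K_{p,q}=\{pu-qv\in\mathbb Z\}$, running in direction $(q,p)$, with the handedness for which all crossings of its standard diagram are positive.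

**Definition.** Let $1\le r\le p+q$. A *disk meeting $r$ adjacent strands* is a thin disk normal to $F$ along an arc $\gamma\subset F$ that is the embedded image of a segment $[z,z+(x,-y)]$ with $x,y\ge0$, $px+qy=r-\frac12$, and $z$ on the line $pu-qv\equiv-\frac14$ mod $1$. The *twisted torus knot* $T(p,q;r,s)$ is obtained from $K_{p,q}$ by inserting $s$ full twists along such a disk; $s>0$ means the handedness of the crossings of $T(p,q)$.

Along $\gamma$ the function $pu-qv$ increases from $-\frac14$ to $r-\frac34$, so $\gamma$ crosses exactly $r$ consecutive strands.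

*The definition does not depend on the choices.* If $x,y>0$, the image is embedded. Otherwise a lattice vector $(i,-j)$ with $i,j\ge1$ lies on $[0,(x,-y)]$, and $p+q\le pi+qj\le r-\frac12$, which is false. The horizontal arc ($y=0$) is embedded if $r\le p$, the vertical one ($x=0$) if $r\le q$. So the allowed $(x,y)$ form an interval in the segment $px+qy=r-\frac12$, a connected set, and all these arcs stay transverse to $K_{p,q}$ with endpoints off it. The line $pu-qv\equiv-\frac14$ is one closed curve, and translations along it preserve $K_{p,q}$. So the pair $(K_{p,q},\gamma)$ is unique up to isotopy.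

*Orientations play no role.* The involution $(u,v)\mapsto(-u,-v)$ extends to $S^3$ and reverses $K_{p,q}$. It sends $\gamma$ to an arc of the same kind: the end of $\gamma$ has value $r-\frac34$, which goes to $-r+\frac34\equiv-\frac14$. So all these knots are invertible, and we treat knots as unoriented.

The smallest example: $T(3,2;2,1)$ is the 2-braid $\sigma_1^3$ with one full twist $\sigma_1^2$ added, that is $\sigma_1^5$, so it is $T(5,2)$. Different parameters can give the same knot.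

The question is how far $\Delta_K$ goes. The following is a conjecture from Adnan and Kyungbae Park, "The Alexander polynomial of twisted torus knots in the complementary range", arXiv:2610.34813 (2026).

**Conjecture.** Let $K=T(p,q;r,s)$ and $K'=T(p',q';r',s')$ with $p>q>0$, $\gcd(p,q)=1$, $0<r<p+q$, $s>0$, and analogously for the primed parameters. If $\Delta_K(t)\doteq\Delta_{K'}(t)$, then $K$ is isotopic in $S^3$ to $K'$ or to its mirror image $\overline{K'}$.

It is true, the mirror image is never needed, and $r=p+q$ may be allowed.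

**Theorem 1.** Let $K,K'$ be twisted torus knots as in the conjecture, where even $r=p+q$, $r'=p'+q'$ are allowed. If $\Delta_K\doteq\Delta_{K'}$, then $K$ and $K'$ are isotopic.

**Normal forms** ($n\ge2$, $k\ge1$): the closure of $\Delta_n^{2k}\beta$, where $\beta$ is one of

* $\mathrm T$: $\beta=\delta_n$;
* $A(b,r,s)$: $\beta=\delta_n^b\Delta_r^{2s}$ with $1\le b\le n-1$, $\gcd(b,n)=1$, $2\le r\le n-1$, $s\ge1$; exponent sum $\ell=(n-1)b+r(r-1)s$;
* $B(q,c)$: $\beta=\delta_n^q\bar\delta_q^{\,c}$ with $2\le q\le n-1$, $c\ge-q$, $c>q-n$, $\gcd(q,n+c)=1$; exponent sum $\ell=(n-1)q+(q-1)c$. Here we write $p=n+c$.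

**Theorem 2.** Each knot of Theorem 1 is the unknot (iff $q=r=1$) or has a normal form as listed in (3.3) below. The pair $(n,k)$ is an invariant of $\Delta_K$. Two different normal forms with the same $(n,k)$ give equal Alexander polynomials iff the knots are isotopic, iff they are linked by the following relations (each valid for every $k$):

* (I1) $A(b,n-b,1)\leftrightarrow A(n-b,b,1)$, $2\le b\le n-2$.
* (I2) $A(1,n-1,s+1)\leftrightarrow\delta_n^{n-1}\Delta_{n-1}^{2s}$, $n\ge3$, $s\ge0$ (the right side is $B(n-1,0)$ for $s=0$ and $A(n-1,n-1,s)$ for $s\ge1$).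
* (I3) $A(q,q,s)\leftrightarrow B(q,qs)$ (the same braid).
* (I4) $A(1,n-2,1)\leftrightarrow B(n-2,-1)$, $n\ge4$.
* (I5) $A(q,q-1,1)\leftrightarrow B(q,q-2)$, $q\ge3$, $n\equiv1\bmod q$.
* (I6) $n=5$: $A(1,2,1)\leftrightarrow B(2,-2)$ (only when $r=p+q$ is allowed).

Example: by (3.3) below, (I4) with $n=4$, $k=1$ says that $T(5,4;2,1)$ and $T(3,2;4,1)$ are the same knot.

## 3. Braid words for twisted torus knots

For $j\ge q$ put $w_j=\sigma_j\sigma_{j-1}\cdots\sigma_{j-q+1}$ and $v_j=\sigma_{j-1}\cdots\sigma_{j-q+1}$. So $w_j=\sigma_jv_j$ and $v_q=\bar\delta_q$.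

**Lemma 3.** (a) $\delta_n^q=\delta_{n-1}^q\,w_{n-1}$ for $1\le q\le n-1$. Hence $\delta_n^q=\Delta_q^2X_q$ with $X_q=w_qw_{q+1}\cdots w_{n-1}$.
(b) $w_jv_{j+1}=v_jw_j$.

*Proof.* (a) Induction on $q$. The case $q=1$ is $\delta_n=\delta_{n-1}\sigma_{n-1}$. If it holds for $q\le n-2$, then by (1.2)
$$\delta_n^{q+1}=\delta_{n-1}^q\sigma_{n-1}\cdots\sigma_{n-q}\,\delta_n=\delta_{n-1}^q\delta_n\,\sigma_{n-2}\cdots\sigma_{n-q-1}=\delta_{n-1}^{q+1}\sigma_{n-1}\sigma_{n-2}\cdots\sigma_{n-q-1}.$$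
Iterating down to $\delta_{q+1}^q=\delta_q^qw_q$ and $\delta_q^q=\Delta_q^2$ gives the second claim.
(b) By the braid relations, as in (1.2), $w_j\sigma_i=\sigma_{i-1}w_j$ for $j-q+2\le i\le j$. These are the letters of $v_{j+1}=\sigma_j\cdots\sigma_{j-q+2}$, and they become those of $v_j$. $\square$

**Proposition 4.** Let $p>q>0$, $\gcd(p,q)=1$, $1\le r\le p+q$, $s>0$, $K=T(p,q;r,s)$.
(a) If $r\le q$, $K$ is the closure of $\delta_q^p\Delta_r^{2s}\in B_q$.
(b) If $r>q$, $K$ is the closure of $\Delta_r^{2s}\delta_r^q\bar\delta_q^{\,p-r}\in B_r$.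

*Proof.* Convention: let $m$ points on a circle, numbered from a cut point on, rotate by $1/m$ turn in the direction of the numbering. The last point passes to the first place, crossing the positions $m-1,\dots,1$ in this order of time. We write later crossings to the left, so this is $\sigma_1\cdots\sigma_{m-1}=\delta_m$. The opposite reading direction reverses all words, which only reverses the orientation of the closure.

(a) Take $\gamma$ vertical. $K_{p,q}$ is a closed $q$-braid in $U$: $q$ points on a circle in the meridian disk rotate by $p/q$ turns, which is $\delta_q^p$. The twisting disk lies in a meridian plane and is a neighborhood of an arc of this circle containing $r$ consecutive points. Cut the circle just before this arc; then they are the first $r$ points.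

(b) **Step 1: trade the diagonal arc for a horizontal one.** The purpose is to see all $r>q$ strands in one level of a closed braid. Put $\hat p=p+q\ge r$. Let $\gamma'$ be the horizontal arc for $K_{\hat p,q}$ crossing $r$ strands, with displacement $(x,0)$, $\hat px=r-\frac12$, $x<1$, at height $v=v_0$, and let $\Sigma'$ be its disk. The shear $(u,v)\mapsto(u,v-u)$ extends radially over a slightly larger solid torus $U^+\supset U\cup\Sigma'$. It maps $K_{\hat p,q}$ to $K_{p,q}$, because $\hat pu-q(v+u)=pu-qv$, and maps $\gamma'$ to an arc with displacement $(x,-x)$, $px+qx=r-\frac12$, which is allowed. A shear of $U^+$ can be concentrated near one meridian disk: replace $v-u$ by $v-\varphi(u)$ with $\varphi$ growing by $1$ in a short interval. So $K$ is obtained from $K_{\hat p,q}$ by $s$ full twists along $\Sigma'$ and one negative full twist along a meridian disk $M=\{u=u_1\}$ of $U^+$ disjoint from $\Sigma'$. Since $x<1$, we may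 take $u_1$ just before the initial point of $\gamma'$.

**Step 2: move the second twist into a level of the same braid.** In the complementary solid torus, $K_{\hat p,q}$ is the closed $\hat p$-braid $\delta_{\hat p}^q$: points on the $u$-circle, cut at $u_1$, with $v$ as time. $\Sigma'\subset\{v=v_0\}$ encloses the first $r$ points after $u_1$. Near $(u_1,v_0)$ the function $\hat pu-qv$ is close to $-\frac14$ mod $1$, so for small $\epsilon$ no point $(u_1,v)$ with $|v-v_0|\le\epsilon$ is on $K_{\hat p,q}$. Put $v^*=v_0+1-\epsilon$, let $\nu$ be a normal coordinate to $F$, and let $M'\subset M$ be the thin strip $u=u_1$, $v\in[v_0+\epsilon,v^*]$, $|\nu|\le\eta$. It contains all $q$ points of $K_{\hat p,q}\cap M$, and $\partial M,\partial M'$ cobound an annulus in $M\setminus K_{\hat p,q}$ disjoint from $\Sigma'$. So we may twist along $M'$ instead of $M$. Move $M'$ by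
$$(u_1,v,\nu)\mapsto\Bigl(u_1+\kappa\tfrac q{\hat p}(v^*-v),\ v+\kappa(v^*-v),\ \nu\Bigr),\qquad0\le\kappa\le1.$$
Points move in the direction $(q,\hat p)$ of the knot, so a point lies on the knot iff it did at $\kappa=0$. The disks stay embedded: for $\kappa<1$ the new $v$-coordinate is injective in $v$; for $\kappa=1$ the new $u$-coordinate is, as $q/\hat p<1$. They stay in $v_0<v<v_0+1$, hence are disjoint from $\Sigma'$. At $\kappa=1$ we get a disk in the level $v^*$ around the first $q$ points after $u_1$. No point crosses $u=u_1$ between the levels $v^*$ and $v_0+1$, so the numbering of the points is unchanged there. Hence $K$ is the closure of $\Delta_q^{-2}\delta_{\hat p}^q\Delta_r^{2s}\sim\Delta_r^{2s}\Delta_q^{-2}\delta_{\hat p}^q\in B_{\hat p}$. The two twists commute, since $\Delta_r^2$ is central in $B_r\supset B_q$, so the other reading direction leads to the same form.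

**Step 3: destabilize from $\hat p$ strands to $r$.** Suppose that $K$ is the closure of $\Delta_r^{2s}\bar\delta_q^{\,j}\Delta_q^{-2}\delta_n^q\in B_n$ with $j=\hat p-n$ and $n-1\ge r$; this holds for $n=\hat p$ when $\hat p>r$. By Lemma 3(a) the word is $\Delta_r^{2s}\bar\delta_q^{\,j}\Delta_q^{-2}\delta_{n-1}^q\,\sigma_{n-1}\,v_{n-1}$, and everything except $\sigma_{n-1}$ lies in $B_{n-1}$. Destabilizing gives $\Delta_r^{2s}\bar\delta_q^{\,j}\Delta_q^{-2}\delta_{n-1}^qv_{n-1}\in B_{n-1}$. By Lemma 3(a),(b),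
$$\delta_{n-1}^qv_{n-1}=\Delta_q^2w_q\cdots w_{n-2}v_{n-1}=\Delta_q^2v_qw_q\cdots w_{n-2}=\bar\delta_q\delta_{n-1}^q.$$
So $n$ becomes $n-1$ and $j$ becomes $j+1$. At $n=r$ we have $\Delta_r^{2s}\bar\delta_q^{\,p+q-r}\Delta_q^{-2}\delta_r^q=\Delta_r^{2s}\bar\delta_q^{\,p-r}\delta_r^q\sim\Delta_r^{2s}\delta_r^q\bar\delta_q^{\,p-r}$. $\square$

**Consequence (3.3).** With $p>q$, the knot $T(p,q;r,s)$ is as follows.

* $q=r=1$: the unknot.
* $q=1<r$: $\mathrm T$ with $n=r$, $k=s$.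
* $q\ge2$, $r\in\{1,q\}$: the closure of $\delta_q^p$, resp. $\delta_q^{p+sq}$. So $n=q$ and the braid is $\Delta_n^{2k}\delta_n^b$ with $k\ge1$ (as $p>q$), $1\le b\le n-1$, $\gcd(b,n)=1$. This is $\mathrm T$ if $b=1$ and $B(b,0)$ if $b\ge2$.
* $2\le r<q$: $A(b,r,s)$ with $n=q$, $p=kn+b$, $k\ge1$.
* $r>q\ge2$: $B(q,c)$ with $n=r$, $k=s$, $c=p-r$; here $p>q$ gives $c>q-n$, and $r\le p+q$ gives $c\ge-q$.

Every $\beta$ is conjugate to a positive word containing all generators, so Lemma 2 applies. This is clear for $\mathrm T$ and $A$. For $B$, $\bar\delta_q^{\,c}\delta_n^q=\bar\delta_q^{\,q+c}w_qw_{q+1}\cdots w_{n-1}$ with $q+c\ge0$, where $w_q$ contains $\sigma_1,\dots,\sigma_q$ and $w_j$ contains $\sigma_j$. By Lemma 2(b), the unknot occurs only for $q=r=1$.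

## 4. Two and three strands by hand

For $n=2$ the conditions on $A$ and $B$ are empty; only $\mathrm T$ remains, the knots $T(2k+1,2)$, and $k$ is seen from $P=1+t^{2k+1}$.

Let $n=3$. The forms are $\mathrm T$, $A(1,2,s)$, $A(2,2,s)$, and $B(2,c)$ with $c>-1$ and $3+c$ odd, so $c=2s\ge0$. Since $\bar\delta_2=\sigma_1$, $A(2,2,s)$ and $B(2,2s)$ are the same braid. Also
$$\delta_3^2\sigma_1^{2s}=\sigma_1\sigma_2\sigma_1\sigma_2\sigma_1^{2s}=\sigma_1^2\sigma_2\sigma_1^{2s+1}\sim\sigma_2\sigma_1^{2s+3},\qquad\delta_3\sigma_1^{2s+2}=\sigma_1\sigma_2\sigma_1^{2s+2}\sim\sigma_2\sigma_1^{2s+3},$$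
so $A(1,2,s+1)$ and $\delta_3^2\sigma_1^{2s}$ give the same knot. Up to these coincidences the knots are $\mathrm T$ and the closures of $\Delta_3^{2k}\sigma_2\sigma_1^e$ with $e\ge3$ odd.

Now the polynomial. With $[e]=\frac{1-(-t)^e}{1+t}$ we have $\sigma_1^ee_1=(-t)^ee_1$ and $\sigma_1^ee_2=e_2+[e]e_1$, so the trace of $\psi(\sigma_2\sigma_1^e)$ is $(-t)^e-t+t[e]=\frac{(-t)^e-t^2}{1+t}$. For $e$ odd,
$$E_1=\frac{t^2+t^e}{1+t},\qquad E_2=\det\psi(\sigma_2\sigma_1^e)=t^{e+1}.\tag{4.1}$$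
For $\mathrm T$, $\psi(\delta_3)=tS$ gives $E_1=t$. So $P-1$ has lowest term $t^{3k+1}$ for $\mathrm T$ and $t^{3k+2}$ otherwise. This gives $k$ and the type, and the degree $6k+e+1$ gives $e$. On three strands the bottom term and the degree of $P$ suffice.

## 5. Six conjugations

Since $\Delta_n^{2k}$ is central, it suffices to conjugate the braids $\beta$. Write $\mathrm{sh}_a(\sigma_i)=\sigma_{i+a}$ and $\mathrm{sh}=\mathrm{sh}_1$. Two tools come first.

Lemma 3(a) with $q=n-1$ gives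
$$\delta_n^{n-1}=\Delta_{n-1}^2\bar\delta_n,\qquad\text{equivalently}\qquad\delta_n^{-1}=\Delta_n^{-2}\Delta_{n-1}^2\bar\delta_n.\tag{5.1}$$
Further,
$$\text{there is }g\in\langle\sigma_1,\dots,\sigma_{m-1}\rangle\text{ with }g(\sigma_1\cdots\sigma_m)g^{-1}=\sigma_m\cdots\sigma_1.\tag{5.2}$$
Indeed, conjugate $\sigma_1\cdots\sigma_m$ to $\sigma_m\sigma_1\cdots\sigma_{m-1}$ using $\sigma_1\cdots\sigma_{m-1}$. By induction some element of $\langle\sigma_1,\dots,\sigma_{m-2}\rangle$, which commutes with $\sigma_m$, reverses $\sigma_1\cdots\sigma_{m-1}$.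

**(I1).** The goal is $\delta_n^b\Delta_a^2\sim\delta_n^a\Delta_b^2$, where $a+b=n$. Conjugation by $\Delta_n$ is the flip $\sigma_i\mapsto\sigma_{n-i}$. It maps $X_b$ (the word of Lemma 3(a) with $q=b$) to $\prod_{i=a,\dots,1}\prod_{l=0}^{b-1}\sigma_{i+l}$, while $X_a=\prod_{l=0}^{b-1}\prod_{i=a,\dots,1}\sigma_{i+l}$. The letters $\sigma_{i+l}$ and $\sigma_{i'+l'}$ occur in different order in the two words exactly when $i'<i$ and $l'<l$ (or with roles exchanged). Then their indices differ by at least $2$, so they commute. Hence $\mathrm{flip}(X_b)=X_a$. Exchanging roles,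
$$X_b=\mathrm{flip}(X_a)=\prod_{i=b,\dots,1}(\sigma_i\sigma_{i+1}\cdots\sigma_{i+a-1}).\tag{5.3}$$
By (1.2), shifted, $(\sigma_i\cdots\sigma_{i+a-1})\sigma_{h+i-1}=\sigma_{h+i}(\sigma_i\cdots\sigma_{i+a-1})$ for $1\le h\le a-1$. Passing through $i=1,\dots,b$ we get $X_b\sigma_h=\sigma_{h+b}X_b$ for $1\le h\le a-1$, and likewise $X_a\sigma_h=\sigma_{h+a}X_a$ for $1\le h\le b-1$. Thus $\delta_n^b\Delta_a^2=\Delta_b^2X_b\Delta_a^2=\Delta_b^2\,\mathrm{sh}_b(\Delta_a^2)X_b$, and its flip is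
$$\mathrm{sh}_a(\Delta_b^2)\,\Delta_a^2X_a=\Delta_a^2\,\mathrm{sh}_a(\Delta_b^2)X_a=\Delta_a^2X_a\Delta_b^2=\delta_n^a\Delta_b^2.$$

**(I2).** The goal is $\delta_n^{n-1}\Delta_{n-1}^{2s}\sim\delta_n\Delta_{n-1}^{2s+2}$. By (5.1) the left side is $\Delta_{n-1}^2\bar\delta_n\Delta_{n-1}^{2s}\sim\bar\delta_n\Delta_{n-1}^{2s+2}$. By (5.2) with $m=n-1$, some $g\in B_{n-1}$ carries $\delta_n$ to $\bar\delta_n$, and $g$ commutes with $\Delta_{n-1}^2$.

**(I3).** $\bar\delta_q^{\,qs}=\Delta_q^{2s}$, so the braids are equal.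

**(I4).** The goal is $\delta_n\Delta_q^2\sim\delta_n^q\bar\delta_q^{-1}$ with $q=n-2$. First, $\delta_n\Delta_q^2=\delta_{q+1}\sigma_{q+1}\Delta_q^2\sim\sigma_{q+1}Y$ with $Y=\Delta_q^2\delta_{q+1}$. Next, by Lemma 3(a),
$$\delta_n^q\bar\delta_q^{-1}\sim\bar\delta_q^{-1}\Delta_q^2\,\bar\delta_{q+1}\,\sigma_{q+1}v_{q+1}\sim\sigma_{q+1}Y',\qquad Y'=v_{q+1}\bar\delta_q^{-1}\Delta_q^2\bar\delta_{q+1}=\Delta_{q+1}^2\,v_{q+1}\bar\delta_q^{-1}\delta_{q+1}^{-1},$$
where the last equality uses $\Delta_q^2\bar\delta_{q+1}=\Delta_{q+1}^2\delta_{q+1}^{-1}$, which is (5.1) for $q+1$. Since $B_q$ commutes with $\sigma_{q+1}$, it suffices that $Y,Y'$ are conjugate by elements of $B_q$.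

By Lemma 3(b), $\bar\delta_{q+1}v_{q+1}=\bar\delta_q\bar\delta_{q+1}$, and $\bar\delta_{q+1}=\sigma_q\bar\delta_q$, so $v_{q+1}\bar\delta_q^{-1}=\bar\delta_q^{-1}\sigma_q^{-1}\bar\delta_q\sigma_q$. With $\delta_{q+1}=\delta_q\sigma_q$ we get $Y'=\Delta_{q+1}^2\bar\delta_q^{-1}\sigma_q^{-1}\bar\delta_q\delta_q^{-1}$. Conjugating by $\bar\delta_q$ gives $\Delta_{q+1}^2\sigma_q^{-1}\cdot\bar\delta_q\delta_q^{-1}\bar\delta_q^{-1}$. By (5.1) for $q$, $\delta_q^{-1}\bar\delta_q^{-1}=\Delta_q^{-2}\Delta_{q-1}^2$ and $\Delta_q^{-2}\bar\delta_q=\Delta_{q-1}^{-2}\delta_q^{-1}$, so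
$$\bar\delta_q\delta_q^{-1}\bar\delta_q^{-1}=\Delta_q^{-2}\bar\delta_q\Delta_{q-1}^2=\Delta_{q-1}^{-2}\delta_q^{-1}\Delta_{q-1}^2.$$
As $\Delta_{q-1}$ commutes with $\sigma_q$, $Y'$ is $B_q$-conjugate to $\Delta_{q+1}^2\sigma_q^{-1}\delta_q^{-1}=\Delta_{q+1}^2\delta_{q+1}^{-1}$. By (5.2), $Y$ is $B_q$-conjugate to $\Delta_q^2\bar\delta_{q+1}=\Delta_{q+1}^2\delta_{q+1}^{-1}$ as well.

**(I5).** The goal is $Q\Delta_{q-1}^2\sim Q\bar\delta_q^{\,q-2}$ for $Q=\delta_n^q$, $n=aq+1$. The idea is to let one of two factors travel around the circle until it comes back shifted by one. Put $\sigma_n:=\delta_n\sigma_{n-1}\delta_n^{-1}$. Since $\delta_n^n$ is central, $\delta_n\sigma_i\delta_n^{-1}=\sigma_{i+1}$ with indices mod $n$. For $Y_1,Y_2\in B_{q-1}$ let $Z_t=Q^{-t}Y_2Q^t$. Its letters have indices $i-tq\equiv i+(a-t)q+1$, $1\le i\le q-2$. For $1\le t\le a-1$ these lie in $[q+2,n-2]$, so $Z_t$ commutes with $Y_1$; and $Z_a=\mathrm{sh}(Y_2)$.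 We have
$$QY_1Z_t\sim Z_tQY_1=QZ_{t+1}Y_1,$$
which equals $QY_1Z_{t+1}$ if $t+1\le a-1$. Starting at $Z_0=Y_2$ we arrive at $QY_1Y_2\sim Q\,\mathrm{sh}(Y_2)Y_1$. Take $Y_1=Y_2=\Delta_{q-1}=\Delta_q\bar\delta_q^{-1}$. By (1.2), $\mathrm{sh}(y)=\bar\delta_q^{-1}y\bar\delta_q$ on $B_{q-1}$, so
$$\mathrm{sh}(\Delta_{q-1})\Delta_{q-1}=\bar\delta_q^{-1}\Delta_q\cdot\Delta_q\bar\delta_q^{-1}=\bar\delta_q^{\,q-2}.$$

**(I6).** The goal is $\delta_5^2\sigma_1^{-2}\sim\delta_5\sigma_1^2$. By Lemma 3(a) and (5.3) with $b=2$, $a=3$,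
$$\delta_5^2\sigma_1^{-2}\sim X_2=\sigma_2\sigma_3\sigma_4\,\sigma_1\sigma_2\sigma_3\sim\sigma_1\sigma_2\sigma_3\sigma_2\sigma_3\sigma_4=\sigma_3\sigma_1\sigma_2\sigma_3^2\sigma_4\sim\sigma_1\sigma_2\sigma_3\,\sigma_3\sigma_4\sigma_3=\delta_5\sigma_3\sigma_4=\sigma_4\delta_5\sigma_4\sim\delta_5\sigma_4^2\sim\delta_5\sigma_1^2.$$
The third word is $\sigma_1(\sigma_2\sigma_3\sigma_2)\sigma_3\sigma_4=\sigma_1\sigma_3\sigma_2\sigma_3\sigma_3\sigma_4$. Next, $\sigma_3\sigma_4\sigma_3=\sigma_4\sigma_3\sigma_4$. The last step is conjugation by a power of $\delta_5$.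

So every relation of Theorem 2 is an isotopy. It remains to show that equal Alexander polynomials force one of them.

## 6. A determinant of size $h-1$ and the return matrices $N_j$

In forms $A$ and $B$ we have $\beta=\delta_n^bW$, where $W$ involves only the first $h<n$ strands and $\delta_n^b$ acts as $t^bS^b$, a cyclic shift. We split off the part of $V$ on which $W$ acts nontrivially. Let $2\le h\le n-1$.

**Step 1: the complement on which $B_h$ acts trivially.** Let $H=\langle e_1,\dots,e_{h-1}\rangle$ and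
$$f_i=\frac{1-t^i}{1-t^h},\quad f'_i=1-f_i=\frac{t^i-t^h}{1-t^h},\quad f=\sum_{i<h}f_ie_i,\quad f'=\sum_{i<h}f'_ie_i .$$
$B_h$ preserves $H$ and fixes $e_{h+1},\dots,e_{n-1}$. It also fixes $e_h+f$: with $f_0=0$, $f_h=1$, the $e_j$-coefficient of $\sigma_j(e_h+f)$ is $tf_{j-1}-tf_j+f_{j+1}$, and $tf_{j-1}+f_{j+1}=(1+t)f_j$. Let $\Phi=\langle e_h+f,e_{h+1},\dots,e_{n-1}\rangle$. Over $\mathbb Z[[t]]$ we have $V=\Phi\oplus H$; let $\pi$ be the projection to $H$ along $\Phi$. Then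
$$\pi e_i=e_i\ (i<h),\qquad\pi e_h=-f,\qquad\pi e_j=0\ (h<j<n),\qquad\pi e_n=-\sum_{i<h}e_i+f=-f'.\tag{6.1}$$
(When negative powers of $t$ occur, through $c<0$, work over $\mathbb Z[[t]][t^{-1}]$.)

**Step 2: $W$ on $H$.** This is the reduced Burau representation of $B_h$, so $\Delta_h^2=t^h$ on $H$. For powers of $\bar\delta_h$, define $\varepsilon_i=e_i$ $(1\le i\le h-1)$, $\varepsilon_0=-\sum_{i=1}^{h-1}t^ie_i$, and $\varepsilon_{i-h}=t^h\varepsilon_i$ for all $i\in\mathbb Z$. Then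
$$\bar\delta_h\,\varepsilon_i=\varepsilon_{i-1}\quad\text{for all }i.\tag{6.2}$$
For $2\le i\le h-1$: $\sigma_{i-1}e_i=e_i+e_{i-1}$, $\sigma_i(e_i+e_{i-1})=e_{i-1}$, and later letters fix $e_{i-1}$. Next, $\bar\delta_he_1=\sigma_{h-1}\cdots\sigma_2(-te_1)=-t(e_1+te_2+\dots+t^{h-2}e_{h-1})=\varepsilon_0$. Finally $\bar\delta_h\varepsilon_0=-t\varepsilon_0-\sum_{i\ge2}t^ie_{i-1}=t\sum_{i=1}^{h-1}t^ie_i-t\sum_{i=1}^{h-2}t^ie_i=t^he_{h-1}=\varepsilon_{-1}$. (For $h=2$: $\varepsilon_1=e_1$, $\varepsilon_0=-te_1$, $\varepsilon_{-1}=t^2e_1$, and $\sigma_1$ is multiplication by $-t$.)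

**Step 3: the determinant formula.** Let $\beta=\delta_n^bW$, $1\le b\le n-1$, $W\in B_h$, $R=W|_H-1$, $g=\gcd(b,n)$, $y=xt^b$. Then $\psi(W)=1+R\pi$ and $\psi(\beta)=t^bS^b(1+R\pi)$, so
$$D=\det(1-yS^b)\cdot\det\bigl(1-(1-yS^b)^{-1}yS^bR\pi\bigr).$$
$V$ is the permutation module on $n$ letters modulo the trivial line, and $S^b$ has $g$ cycles of length $n/g$, so the first factor is $(1-y^{n/g})^g/(1-y)$. To the second apply $\det(I-XY)=\det(I-YX)$ and expand the geometric series: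
$$D=\frac{(1-y^{n/g})^g}{1-y}\,\Theta(y),\qquad\Theta=\det{}_H\Bigl(I-\sum_{j\ge1}y^jN_jR\Bigr)=1+\sum_{j\ge1}\theta_jy^j,\qquad N_j=\pi S^{bj}|_H.\tag{6.3}$$
Let $e_j(M)$ be the sum of the principal $j\times j$ minors of $M$; so $e_2(M)=\sum_{i<j}(M_{ii}M_{jj}-M_{ij}M_{ji})$, where $M_{li}$ is the $e_l$-coefficient of $Me_i$. Then
$$\theta_1=-\operatorname{tr}N_1R,\qquad\theta_2=-\operatorname{tr}N_2R+e_2(N_1R),\qquad e_2(N_1R)=e_2(RN_1),$$
$$E_1=t^b(1+\theta_1),\qquad E_2=t^{2b}(1+\theta_1+\theta_2)\ \text{ if }n/g>2.\tag{6.4}$$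
The formula for $E_1$ always holds, since $n/g\ge2$.

**Step 4: the matrices $N_j$.** Let $\rho=bj\bmod n$. Then $N_je_i=\pi e_{i+\rho}$, and (6.1) gives, for $1\le i\le h-1$:

* (6.5a) If $h\le\rho\le n-h$, then $N_j=0$, since $h<i+\rho<n$.
* (6.5b) If $\rho=n-d$ with $1\le d\le h-1$ and $n-d\ge h$, then $N_j=L_d$, where $L_de_i=0$ $(i<d)$, $L_de_d=-f'$, $L_de_i=e_{i-d}$ $(i>d)$.
* (6.5c) If $\rho\ne0$, then $\operatorname{tr}N_j=-[\rho<h]f_{h-\rho}-[n-\rho<h]f'_{n-\rho}$. Only $i=h-\rho$ (image $-f$) and $i=n-\rho$ (image $-f'$) give diagonal entries.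

Here $[\,\cdot\,]$ is $1$ if the condition holds and $0$ otherwise. In words: rotate the $h$ distinguished places by $b$ steps again and again. $N_j$ is nonzero only at times $j$ when they overlap, or nearly overlap, their original position.

**Lemma 5.** Let two of our forms have the same $n,k,P$ and both be written as in (6.3) with the same $b$, $\gcd(b,n)=1$, and all $\theta_j,\theta_j'\in\mathbb Z[[t]]$. Then $\Theta=\Theta'$ at $y=t^{nk+b}$. If $\theta_j=\theta'_j$ for all $j<j_0$, then $\theta_{j_0}\equiv\theta'_{j_0}$ mod $t^{nk+b}$.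

*Proof.* Put $x=t^{nk}$ in (6.3); the first factors agree. Now compare the series $\sum\theta_jy^j$. $\square$

Check with Section 4: for $n=3$ and $A(1,2,s)$ we have $h=2$, $N_1=-f_1=-\frac1{1+t}$, $R=t^{2s}-1$, so $E_1=t\bigl(1+\frac{t^{2s}-1}{1+t}\bigr)=\frac{t^2+t^{2s+1}}{1+t}$, in agreement with (4.1) for $e=2s+1$.

## 7. The first coefficient $E_1$

**Form $\mathrm T$.** $D=\frac{1-y^n}{1-y}$ with $y=xt$, so $E_1=t$.

**Form $A(b,r,s)$.** Here $h=r$ and $R=\omega-1$ with $\omega=t^{rs}$. By (6.4) and (6.5c) with $\rho=b$,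
$$(1-t^r)E_1=t^b(1-t^r)+(\omega-1)\bigl([b<r](t^b-t^r)+[b+r>n](t^n-t^{b+r})\bigr).\tag{7.1}$$
Spelled out:

* (i) $r\le b$, $b+r\le n$: $E_1=t^b$.
* (ii) $b<r$, $b+r\le n$: $(1-t^r)E_1=t^r-t^{b+r}+t^{rs}(t^b-t^r)$; for $s=1$, $E_1=t^r$.
* (iii) $r\le b$, $b+r>n$: $E_1=t^b-(t^n-t^{b+r})(1+t^r+\cdots+t^{r(s-1)})$.
* (iv) $b<r$, $b+r>n$: $(1-t^r)E_1=t^r-t^n+t^{rs}(t^b-t^r+t^n-t^{b+r})$; for $s=1$, $E_1=t^r-t^n+t^{b+r}$.

So $E_1=t^{\max(b,r)}+\cdots$. Also $E_j\in t^{jb}\mathbb Z[t]$, because $\psi(\beta)=t^bS^b\psi(W)$ with $W$ a positive braid.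

**Lemma 6 (trace lemma).** Let $h=q$, $W=\bar\delta_q^{\,c}$, $c=q\mu+c_0$ with $0\le c_0<q$ and $\mu\in\mathbb Z$, $1\le d\le q-1$, $d+c_0\ne q$. Then
$$-\operatorname{tr}(L_dR)=\begin{cases}(t^{q\mu}-1)f'_d&c_0=0,\\[2pt]t^{d+c}-t^d+(1-t^{q\mu})\,t^q\,\frac{1-t^d}{1-t^q}&c_0>0,\ d+c_0<q,\\[2pt](t^{q(\mu+1)}-1)f'_d&d+c_0>q.\end{cases}$$

*Proof.* $\operatorname{tr}L_d=-f'_d$, so $-\operatorname{tr}(L_dR)=-\operatorname{tr}(WL_d)-f'_d$. By (6.2), $We_l=t^{q\mu}\varepsilon_{l-c_0}$.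

In $\operatorname{tr}(WL_d)$ a column $i>d$ contributes the $e_i$-coefficient of $t^{q\mu}\varepsilon_{i-d-c_0}$. If the index is positive this is $0$. If it is negative, $\varepsilon_{i-d-c_0}=t^qe_{i-d-c_0+q}$, and we get $0$ because $d+c_0\ne q$. The index is $0$ for $i=d+c_0$, which is possible iff $c_0>0$ and $d+c_0<q$; the contribution is $-t^{q\mu}t^{d+c_0}$.

The column $i=d$ contributes $-t^{q\mu}$ times the $e_d$-coefficient of $\sum_{j=1}^{q-1}f'_j\varepsilon_{j-c_0}$. If $c_0=0$ that coefficient is $f'_d$. If $c_0>0$, $d+c_0<q$, it is $f'_{d+c_0}-t^df'_{c_0}=-t^q\frac{1-t^d}{1-t^q}$. If $d+c_0>q$, it is $-t^df'_{c_0}+t^qf'_{d+c_0-q}=t^qf'_d$.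

Collect terms, using $-f'_d=-t^d+t^q\frac{1-t^d}{1-t^q}$ in the middle case. $\square$

**Form $B(q,c)$.** Here $b=h=q$. If $2q\le n$, then $N_1=0$ by (6.5a), so $E_1=t^q$. If $2q>n$, put $d=n-q$. Then $1\le d\le q-1$, $N_1=L_d$ by (6.5b), and $d+c_0\ne q$ since $d+c_0\equiv n+c\bmod q$ and $\gcd(q,n+c)=1$.

If $c<0$, then $-d<c$, so $\mu=-1$, $c_0=q+c>q-d$, and the third case gives $\theta_1=0$. If $c=0$, then $R=0$. If $c>0$, use $t^q(1-f'_d)=\frac{t^q-t^n}{1-t^q}$. In the case $c_0=0$,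
$$E_1=\frac{t^q-t^n}{1-t^q}+t^{q+q\mu}f'_d ,$$
with second summand $t^{n+c}(1+O(t))$. In the case $d+c_0>q$ the second summand is $t^{q+q(\mu+1)}f'_d=t^{n+q(\mu+1)}(1+O(t))$. In the case $0<c_0<q-d$ it is $t^{n+c}-t^{q\mu+2q}\frac{1-t^d}{1-t^q}$, where $n+c_0<2q$. So:

* if $2q\le n$ or $c\le0$: $E_1=t^q$;
* if $2q>n$ and $c>0$:
$$E_1=\frac{t^q-t^n}{1-t^q}+t^\lambda(1+O(t)),\qquad\lambda=\begin{cases}n+q(\mu+1)&c_0+d>q,\\n+c&c_0=0\text{ or }0<c_0<q-d.\end{cases}\tag{7.2}$$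
In particular $\lambda>n$, $E_1\equiv t^q-t^n$ mod $t^{n+1}$ (note $q<n<2q$).

**Corollary 7.** Set $m=1$ for $\mathrm T$, $m=\max(b,r)$ for $A$, $m=q$ for $B$. Then $n,k,m,\ell$ and $P$ are determined by $\Delta$, and so is $E_1$ mod $t^{nk+1}$, hence mod $t^{n+1}$.

*Proof.* $n$ and $P$ come from Lemma 2(b). $P-1$ has order $nk+m$ with $1\le m\le n-1$, since the other terms in (1.5) have order at least $2nk+1$. So $k$ and $m$ are determined. Then $\ell$ is determined by Lemma 2(c), and $E_1$ by (1.6). $\square$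

## 8. Pairs that $n,k,m,\ell$ and $E_1$ do not separate

The first thing to try is what worked for three strands: bottom term plus degree, that is $(n,k,m,\ell)$. This settles two kinds of pairs at once.

* $m=1$ happens only for $\mathrm T$, and then $n,k$ give the knot.
* For two forms $B(q,c)$, $B(q',c')$: $q=m=q'$, and then $\ell$ gives $c=c'$.

But $A(b,r,s)$ has three parameters, and $m,\ell$ are two equations; a pair $A$, $B$ may also share them. One next adds the whole polynomial $E_1$. Here is where that stops. In each example $k$ is arbitrary.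

* $n=7$: $A(3,2,3)$ and $A(3,3,1)$. Both have $m=3$, $\ell=18+6=24$, and $E_1=t^3$ by (i).
* $n=6$: $A(1,3,1)$ and $B(3,-2)$. Both have $m=3$; $\ell=5+6=11$ and $\ell=15-4=11$; $E_1=t^3$ by (ii) with $s=1$, and since $2q\le n$.
* $n=9$: $A(7,3,1)$ and $B(7,1)$. Both have $m=7$ and $\ell=56+6=62$. By (iii), $E_1=t^7-t^9+t^{10}$ for $A$. For $B$, with $d=2$, $c_0=1$, $\mu=0$, $E_1=\frac{t^7-t^9}{1-t^7}+t^{10}-t^{14}\frac{1-t^2}{1-t^7}=t^7-t^9+t^{10}$.

None of these pairs is in the list (I1)–(I6), so $E_1$ alone cannot prove the theorem. Three devices get past this point. First, when both forms have the same $b$, compare not the $E_j$ but the $\theta_j$: the first nonzero one occurs at the first time $j$ at which $N_j\ne0$, and this can be late. In the $n=7$ example $N_1=0$ for both knots, since $\rho=3$; at $j=2$ we have $\rho=6=n-1$ and $N_2=L_1$, so $\theta_2=(\omega-1)f_1'$, which is $-(t-t^2)(1+t^2+t^4)$ for $A(3,2,3)$ and $-(t-t^3)$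 for $A(3,3,1)$. These differ at $t^2$. Second, when the $b$'s differ but $E_1$ agrees, compute $E_2$. Third, when $E_1$ must be compared beyond $t^{nk}$, bound all the other $E_j$ from below. The next section provides the second and third.

## 9. A rank bound for $E_j$ and the second coefficient

**Lemma 8 (rank bound).** (a) For $A(b,r,s)$ with $n-r\le b<r$: $E_1=\frac{t^r-t^n}{1-t^r}+t^{rs+b}(1+O(t))$, and $E_j\in t^{rs+jb}\mathbb Z[[t]]$ for $j\ge2$.
(b) For $B(q,c)$ with $2q>n$, $c>0$: $E_j\in t^{q\mu+jq}\mathbb Z[[t]]$ for $j\ge2$, where $\mu=\lfloor c/q\rfloor$.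

*Proof.* The formula for $E_1$ is (ii) with $b+r=n$, or (iv). For $j\ge2$, $E_j=(-1)^jt^{jb}e_j(S^b\psi(W))$, computed in a basis adapted to $V=\Phi\oplus H$ over $\mathbb Z[[t]]$. With $h=r$ (resp. $h=b=q$) we have $n-h\le b\le h$. So for $h<j'<n$, $S^be_{j'}=e_{j'+b-n}$ with $1\le j'+b-n\le h-1$, which lies in $H$. Hence the block $\Phi\to\Phi$ of $S^b\psi(W)$, which is that of $S^b$, has at most one nonzero column, that of $e_h+f$. Every nonvanishing principal minor of size at least $2$ therefore involves a column from $H$, and such columns carry the factor $t^{rs}$ (resp. $t^{q\mu}$, as $W=t^{q\mu}\bar\delta_q^{\,c_0}$ on $H$). $\square$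

**Lemma 9.** For $A(b,h,1)$ with $b<h$, $b+h<n$:
$$E_2=t^{h+b}-[2b<h](t^{h+2b}-t^{2h})-[n-2b<h](t^n-t^{h+2b}).\tag{9.1}$$
All exponents other than the first exceed $h+b$, so the lowest term is $+t^{h+b}$.

*Proof.* $\omega=t^h$, so $\theta_1=(\omega-1)f_{h-b}=t^{h-b}-1$. $N_1$ maps $e_i\mapsto e_{i+b}$ $(i<h-b)$, $e_{h-b}\mapsto-f$, and the rest to $0$ (as $h-1+b<n$). It has one diagonal entry, and the only pair with $M_{ij}M_{ji}\ne0$ is $\{h-2b,h-b\}$, with product $-f_{h-2b}$; so $e_2(N_1)=[2b<h]f_{h-2b}$. As $2b<n$, $\operatorname{tr}N_2=-[2b<h]f_{h-2b}-[n-2b<h]f'_{n-2b}$. So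
$$\theta_2=-(\omega-1)\operatorname{tr}N_2+(\omega-1)^2e_2(N_1)=\omega(\omega-1)[2b<h]f_{h-2b}+(\omega-1)[n-2b<h]f'_{n-2b}.$$
Insert $(\omega-1)f_{h-2b}=-(1-t^{h-2b})$ and $(\omega-1)f'_{n-2b}=-(t^{n-2b}-t^h)$ in $E_2=t^{2b}(1+\theta_1+\theta_2)$. Finally $2h>h+b$ and $n>h+b$. $\square$

**Lemma 10.** Let $B(q,c)$ satisfy $2q\le n$ or $c\le0$, so that $E_1=t^q$. Then $E_2$ is as follows.

1. $n\ge3q$: $E_2=t^{2q}$.
2. $2q<n<3q$, $d=n-2q$: if $c\ge0$, $E_2\in t^{2q}\mathbb Z[[t]]$. If $c=-c'<0$, then $d\ne c'$; $E_2=t^{2q}$ for $d>c'$, and $E_2=t^p$ for $d<c'$.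
3. $n=2q$: $E_2=t^p$.
4. $q<n<2q$, $c=0$: $E_2=t^{2q}$.
5. $q<n<2q$, $c=-c'<0$: $E_2=t^{2q}+t^p-t^n$.

*Proof.* Note that $n/\gcd(q,n)=2$ only if $n=2q$, so (6.4) gives $E_2$ in all items but 3. We treat the items in turn.

*Item 1* asks for nothing but vanishing: $q$ and $2q$ lie in $[q,n-q]$, so $N_1=N_2=0$.

*Item 2* is an application of Lemma 6. Here $N_1=0$ and $N_2=L_d$, so $E_2=t^{2q}(1+\theta_2)$ with $\theta_2=-\operatorname{tr}L_dR$, and $d+c_0\ne q$ because $d+c_0\equiv p\bmod q$. For $c\ge0$ everything lies in $\mathbb Z[[t]]$. Let $c=-c'<0$, $c'\le q$. If $d=c'$, then $p=n-d=2q$, which is not coprime to $q$. If $d>c'$, then $\mu=-1$, $c_0=q-c'$, and the third case gives $\theta_2=0$. If $d<c'<q$, the middle case with $\mu=-1$ gives $\theta_2=t^{d-c'}-t^d-(1-t^d)=t^{d-c'}-1$. If $c'=q$, then $c_0=0$ and $\theta_2=(t^{-q}-1)f'_d=t^{d-q}-1$. So $E_2=t^{2q+d-c'}=t^p$ for $d<c'$.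

*Item 3* needs the first factor in (6.3) as well. $N_j=0$ for $j$ odd and $N_j=1$ for $j$ even. The $y^2$-coefficient of $(1-y^2)^q\Theta/(1-y)$ is $1-q-\operatorname{tr}R=-\operatorname{tr}(\bar\delta_q^{\,c}|_H)$. As $q\nmid c$, the only diagonal entry of $e_i\mapsto\varepsilon_{i-c}=t^{c-c_0}\varepsilon_{i-c_0}$ is at $i=c_0$, with value $-t^{c-c_0}t^{c_0}=-t^c$. So $E_2=t^{2q}t^c=t^p$.

*Item 4:* $R=0$, $\Theta=1$.

*Item 5* is computed directly. Put $d=n-q$; then $1\le c'<d<q$, $N_1=L_d$ and $W\varepsilon_j=\varepsilon_{j+c'}$.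

First we show $\theta_1=e_2(RN_1)=0$. Let $G=RN_1$. For $i<d$, $Ge_i=0$; for $i>d$, $Ge_i=e_{i-d+c'}-e_{i-d}$. The $e_l$-coefficient of $Wf'=\sum_jf'_j\varepsilon_{j+c'}$ is
$$f'_{l-c'}-f'_{q-c'}t^{l-q}\ (l>c'),\qquad-f'_{q-c'}t^{l-q}\ (l=c'),\qquad-f'_{q-c'}t^{l-q}+t^{-q}f'_{l-c'+q}\ (l<c').$$
Subtracting from $f'_l$ and multiplying by $1-t^q$ we get $t^l-t^{l-c'}+t^{l-c'}-t^l=0$ for $l>c'$; $t^{c'}-t^q+1-t^{c'}=1-t^q$ for $l=c'$; and $t^l-t^q+t^{l-c'}-t^l-t^{l-c'}+1=1-t^q$ for $l<c'$. Hence $Ge_d=f'-Wf'=\sum_{l\le c'}e_l$. All columns of $G$ are strictly lowering the index, since $c'<d$. So $\theta_1=0$ and $e_2(G)=0$.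

Now $\operatorname{tr}RN_2$. Since $2q-n=q-d$, $N_2=\pi S^{q-d}|_H$ sends $e_i\mapsto e_{i+q-d}$ $(i<d)$, $e_d\mapsto-f$, $e_i\mapsto0$ $(d<i<2d)$, $e_{2d}\mapsto-f'$, $e_i\mapsto e_{i-2d}$ $(i>2d)$. The diagonal entries of $RN_2$:

* $i<d$: the image is $\varepsilon_{i+q-d+c'}-e_{i+q-d}$. Since $0<q-d$ and $c'\ne d$, only $i=d-c'$ contributes, via $\varepsilon_q=t^{-q}\varepsilon_0$; the entry is $-t^{d-c'-q}$.
* $i=d$: $f_d-(Wf)_d=f_d-f_{d-c'}+f_{q-c'}t^{d-q}=\frac{t^{d-q}-t^d}{1-t^q}=t^{d-q}$.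
* $i=2d$: $(f'-Wf')_{2d}=0$, as $2d>c'$.
* $i>2d$: the image $e_{i-2d+c'}-e_{i-2d}$ contributes $0$.

So $\theta_2=t^{d-c'-q}-t^{d-q}$ and $E_2=t^{2q}(1+\theta_2)=t^{2q}+t^p-t^n$, because $q+d-c'=n-c'=p$. $\square$

For the $n=6$ example of Section 8: $E_2=t^4-t^5+t^6$ for $A(1,3,1)$ by (9.1), and $E_2=t^4$ for $B(3,-2)$ by item 3. So those knots are told apart at $t^{12k+5}$.

## 10. Comparing $A(b,r,s)$ with $A(b',r',s')$

From here to the end, $K,K'$ are knots, not unknots, with the same Alexander polynomial. So $n,k,m,\ell,P$ agree, and we write $x=t^{nk}$. The claim is that the forms are equal or linked by (I1)–(I6). The pairs involving $\mathrm T$ and the pairs $B$–$B$ were settled in Section 8.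

**Case $b=b'$.** The purpose is to show that $r=r'$; then $s=s'$ by $\ell$. Suppose $r>r'$. Let $j_0<n$ be minimal such that $\rho=j_0b\bmod n$ lies in $[1,r-1]\cup[n-r+1,n-1]$. It exists, since $\gcd(b,n)=1$ and $r\ge2$. For $j<j_0$ the residue lies in $[r,n-r]\subset[r',n-r']$, so $N_j=N'_j=0$ and $\theta_j=\theta'_j=0$. By Lemma 5, $\theta_{j_0}\equiv\theta'_{j_0}$ mod $t^{nk+b}$, where by (6.5c)
$$\theta_{j_0}=-(1-t^{rs})\,\frac{[\rho<r](1-t^{r-\rho})+[n-\rho<r](t^{n-\rho}-t^r)}{1-t^r},$$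
and similarly for $\theta'_{j_0}$ with $r',s'$.

If $\rho<r$: the constant term of $\theta_{j_0}$ is $-1$, which forces $\rho<r'$. The coefficient of $t^{r'-\rho}$ is $+1$ in $\theta'_{j_0}$, but $0$ in $\theta_{j_0}$, whose positive exponents are at least $\min(r-\rho,n-\rho,r)>r'-\rho$. As $r'-\rho<n$, this is a contradiction.

If $\rho\ge r$: $\theta_{j_0}=-(t^{n-\rho}-t^r)(1+t^r+\cdots+t^{r(s-1)})\not\equiv0$, and $\rho\ge r'$, so $n-\rho<r'$. The coefficient of $t^{r'}$ is $+1$ in $\theta'_{j_0}$, and $0$ in $\theta_{j_0}$, whose exponents are $n-\rho<r'$ and then at least $r$. Contradiction.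

**Case $b>b'$** (this is the remaining case up to exchanging the knots). Since $\max(b,r)=\max(b',r')=m$ and $b'<b\le m$, we have $r'=m$. Either ($\alpha$) $r=m$, or ($\beta$) $b=m>r$.

**Step ($\alpha$): $r=r'=m$ leads to (I2).** Here $b'<b\le r$ and $(n-1)(b-b')=r(r-1)(s'-s)$, so $s'\ge2$. If $b'+r<n$, then by (ii) $(1-t^r)E_1'$ has coefficient $-1$ at $t^{b'+r}$. By (7.1), all exponents in $(1-t^r)E_1$ other than $r$ are at least $\min(b+r,n)>b'+r$, so the coefficient there is $0$; this contradicts Corollary 7. So $b'\ge n-r$, and $b-b'\le2r-n$. With $j=n-r$,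
$$2r-n+\frac{j(j-1)}{n-1}=\frac{(n-j)(n-j-1)}{n-1}=\frac{r(r-1)}{n-1}\le b-b'\le2r-n.$$
Hence $j=1$ and equality holds throughout: $r=n-1$, $b-b'=n-2$, so $b=n-1$, $b'=1$, and $s'=s+1$. This is (I2).

**Step ($\beta$): $b=r'=m$, $r<m$, $b'<m$.** $E_1$ is of type (i) or (iii) with $b=m$. In particular $(1-t^m)E_1\equiv t^m-t^{2m}$ mod $t^n$. If $b'+m<n$ and $s'\ge2$, then by (ii) $(1-t^m)E_1'$ has coefficient $-1$ at $t^{b'+m}$, while $(1-t^m)E_1$ has $0$ there. Contradiction. Two possibilities remain.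

**Step ($\beta1$): $s'=1$ and $b'+m\le n$ leads to (I1).** Now $E_1'=t^m$ by (ii). So $E_1$ has no $t^n$-term, hence $r+m\le n$ and $E_1=t^m$.

Let $b'+m=n$. If $b'=1$, then $m=n-1$ and $r\le1$, impossible. So $b'\ge2$, and $b'=n-m\le n-2$ since $m>r\ge2$. By (I1), $K'$ is also $A(m,b',1)$. It has the same $b$ as $A(b,r,s)=A(m,r,s)$, so by the case of equal $b$ the two forms agree. Thus the original pair is linked by (I1).

Let $b'+m<n$. As $E_1=E_1'$, (1.6) gives $E_2\equiv E_2'$ mod $t^{nk+1}$. By (9.1), $E_2'$ has lowest term $t^{m+b'}$ with $m+b'<n$, while $E_2\in t^{2m}\mathbb Z[t]$ and $2m>m+b'$. Contradiction.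

**Step ($\beta2$): $b'+m>n$, or $b'+m=n$ and $s'\ge2$, is impossible.** Corollary 7 is too weak here, so we use the rank bound to compare $E_1$ further up. By Lemma 8(a), $P'=1+xE_1'+O(t^{2nk+ms'+2b'})$; and $P=1+xE_1+O(t^{2nk+2m})$, as $E_j\in t^{jm}\mathbb Z[t]$. So $E_1\equiv E_1'$ mod $t^{n+m+1}$. Here $2m>n$ and $ms'+b'>n$, so by Lemma 8(a) $E_1'$ has coefficient $-1$ at $t^n$. Hence $E_1$ is of type (iii): $r+m>n$ and
$$E_1=t^m-(t^n-t^{m+r})(1+t^r+\cdots+t^{r(s-1)}).$$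
Its coefficient at $t^{m+r}$ is $+1$: the equation $m+r=n+jr$ is impossible, because $n<m+r<n+r$. Note also $n<m+r<2m$.

If $s'\ge2$: $(1-t^m)E_1'\equiv t^m-t^n$ mod $t^{2m+b'}$, so below $t^{2m+b'}$ the exponents of $E_1'$ are among $m,n,2m,n+m,\dots$, and $E_1'$ has no $t^{m+r}$-term. Contradiction.

If $s'=1$: then $b'+m>n$ and $E_1'=t^m-t^n+t^{b'+m}$ by (iv), so $r=b'$. For $s=1$ the equality of $\ell$ reads $(n-1)(m-b')=m(m-1)-b'(b'-1)=(m-b')(m+b'-1)$, that is $(m-b')(n-m-b')=0$, a contradiction. For $s\ge2$, $E_1$ has coefficient $-1$ at $t^{n+r}$: the equation $m+(j+1)r=n+r$ is impossible, since $m<n<m+r$. But $E_1'$ has $0$ there, and $n+r<n+m+1$. Contradiction.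

## 11. Comparing $A(q,r,s)$ with $B(q,c)$, $r\le q$

For a pair $A(b,r,s)$, $B(q,c)$ we have $\max(b,r)=q$. This section treats $b=q\ge r$. The equality of $\ell$ is $(q-1)c=r(r-1)s$, so $c>0$. If $r=q$, then $c=qs$, which is (I3). Let $r<q$.

**Step 1: compare at the first return time.** Here $\gcd(q,n)=1$ and $q\ge3$; write $n=aq+d$, $1\le d\le q-1$, $a\ge1$. Both forms have $b=q$ and coefficients in $\mathbb Z[[t]]$, so Lemma 5 applies. For $j<a$ the residues $jq$ lie in $[q,n-q]$, so $N_j=0$ for both. At $j=a$ the residue is $n-d$. So $\theta_a^A\equiv\theta_a^B$ mod $t^{nk+q}$, where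
$$\theta_a^A=-[d<r](t^d-t^r)(1+t^r+\cdots+t^{r(s-1)})$$
and $\theta_a^B=-\operatorname{tr}L_dR$ is given by Lemma 6; $d+c_0\ne q$ as $d+c_0\equiv n+c$ mod $q$. As $c>0$, in each case $\theta_a^B=-t^d+\cdots$. So $d<r$, and $\theta_a^A$ has coefficient $+1$ at $t^r$. In $\theta_a^B$ the exponents other than $d$ are at least $q>r$, except possibly $d+c$ in the middle case. Hence we are in the middle case with $c=r-d<q$, so $\mu=0$ and $\theta_a^B=t^r-t^d$ exactly. If $s\ge2$, $\theta_a^A$ would contain $-t^{d+r}$ with $d+r<nk+q$, a contradiction. So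
$$s=1,\qquad c=r-d,\qquad(q-1)(r-d)=r(r-1),\qquad\text{hence}\qquad q-r-d=\frac{d(d-1)}{r-d}.\tag{11.1}$$
If $d=1$: $r=q-1$, $c=q-2$, $n\equiv1\bmod q$, $q\ge3$. This is (I5).

The remaining case $d\ge2$ does occur at this level: the third example of Section 8 is $q=7$, $d=2$, $r=3$, $c=1$, $a=1$. We now show that the second return separates the knots.

**Step 2: nothing happens between the times $a$ and $2a$.** Let $d\ge2$. By (11.1), $q>r+d>2d$, and $c\ge1$. Since $N_j=0$ for $j<a$, products of two or more $N$'s contribute to $\theta_j$ only for $j\ge2a$. So for $j=a+i$ with $1\le i<a$ we have $\theta_j=-\operatorname{tr}N_jR$, and the residue is $iq-d$. For $A$ it lies in $[r,n-r]$, so $N_j=0$. For $B$ and $i\ge2$ it lies in $[q,n-q]$, so $N_j=0$. For $B$ and $i=1$ (then $a\ge2$), $N_j=N^\sharp$, where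
$$N^\sharp e_i=e_{i+q-d}\ (i<d),\qquad N^\sharp e_d=-f,\qquad N^\sharp e_i=0\ (i>d).$$
We claim $\operatorname{tr}N^\sharp R=0$ for $R=W-1$, $W=\bar\delta_q^{\,c}$. First, $\operatorname{tr}N^\sharp=-f_d$. In $\operatorname{tr}WN^\sharp$ the columns $i<d$ give $e_{i+q-d-c}=e_{i+q-r}$ with $1\le i+q-r\le q-1$, $i+q-r\ne i$: no contribution. The column $i=d$ gives $-(f_{d+c}-t^df_c)=-f_d$. So $\operatorname{tr}WN^\sharp=\operatorname{tr}N^\sharp$, as claimed. Hence $\theta_j=0$ for both knots for $a<j<2a$.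

**Step 3: $\theta_{2a}$ for $A$.** At $j=2a$ the residue is $n-2d$, and for both knots
$$\theta_{2a}=-\operatorname{tr}N_{2a}R+e_2(RN_a);$$
cross terms of $N_{a+i},N_{a-i}$ vanish as $N_{a-i}=0$. For $A$, on its $H$ of size $h=r$, $N_a=L_d$. Since $n-2d\ge q-d>r$, $N_{2a}=L_{2d}$ if $2d<r$ and $N_{2a}=0$ otherwise. $L_d$ has one diagonal entry, and its only pair with $M_{ij}M_{ji}\ne0$ is $\{d,2d\}$, with product $-f'_{2d}$. So $e_2(L_d)=[2d<r]f'_{2d}$, and with $\omega=t^r$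
$$\theta_{2a}^A=\bigl((\omega-1)+(\omega-1)^2\bigr)[2d<r]f'_{2d}=\omega(\omega-1)[2d<r]f'_{2d}\in t^{r+2d}\mathbb Z[[t]].$$

**Step 4: $\theta_{2a}$ for $B$ modulo $t^q$.** We have $N_{2a}=L_{2d}$ if $a\ge2$ (then $n-2d=aq-d\ge q$), and $N_{2a}=L_{2d}+N^\sharp$ if $a=1$ (then the residue is $n-2d=q-d$). The computation $\operatorname{tr}N^\sharp R=0$ used only the formula for $N^\sharp$, so it holds for $a=1$ too. So by Lemma 6 with $2d$ in place of $d$ ($2d+c=r+d<q$, $\mu=0$), in both cases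
$$-\operatorname{tr}N_{2a}R=t^{2d+c}-t^{2d}.$$
Next let $G=RL_d$. For $i<d$: $Ge_i=0$. The $e_l$-coefficient of $Wf'$ is $f'_{l+c}-t^lf'_c$ if $l+c\le q$ (with $f'_q=0$), and $-t^lf'_c+t^qf'_{l+c-q}$ if $l+c>q$. Modulo $t^q$ we have $f'_i\equiv t^i$, so these coefficients vanish mod $t^q$ and $Ge_d=f'-Wf'\equiv\sum_lt^le_l$. For the other columns, mod $t^q$:
$$Ge_i\equiv-e_{i-d}\ (d<i<d+c),\qquad Ge_{d+c}=-\sum_lt^le_l-e_c,\qquad Ge_i=e_{i-d-c}-e_{i-d}\ (i>d+c);$$
in the first formula $\varepsilon_{i-d-c}$ has negative index and carries $t^q$. The diagonal entries are $t^d$ at $d$, $-t^{d+c}$ at $d+c$, and $0$ elsewhere. All columns other than $d$ and $d+c$ are strictly lowering, so a pair with $G_{ij}G_{ji}\not\equiv0$ contains $d$ or $d+c$.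

* Pairs containing $d$: $G_{jd}\equiv t^j$, and the entries $G_{dj}$ are $-t^d$ for $j=d+c$, $1$ for $j=2d+c$, $-1$ for $j=2d$. If $c=d$, then $d+c=2d$ and the two entries add. The products have total $-t^{2d+c}+t^{2d+c}-t^{2d}=-t^{2d}$.
* Pairs containing $d+c$ but not $d$: the entries $G_{d+c,j}$ are $1$ for $j=2d+2c$ (if $<q$) and $-1$ for $j=2d+c$, and $G_{j,d+c}=-t^j$ for these $j$. The products have total $-t^{2d+2c}+t^{2d+c}$ (mod $t^q$ also if $2d+2c\ge q$).

So $e_2(G)\equiv-t^{2d+c}+t^{2d}+t^{2d+2c}-t^{2d+c}$, and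
$$\theta_{2a}^B\equiv-t^{2d+c}+t^{2d+2c}\pmod{t^q}.$$

**Step 5: contradiction.** Since $2d+c=r+d<q$, the coefficient at $t^{r+d}$ is $-1$ for $B$ and $0$ for $A$. But $\theta_j^A=\theta_j^B$ for all $j<2a$: both vanish for $j<a$ and for $a<j<2a$, and both equal $t^r-t^d$ at $j=a$. So Lemma 5 gives $\theta_{2a}^A\equiv\theta_{2a}^B$ mod $t^{nk+q}$, hence mod $t^q$. Contradiction.

## 12. Comparing $A(b,q,s)$ with $B(q,c)$, $b<q$

This is the last kind of pair: $r=q>b$. The equality of $\ell$ is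
$$(n-1)(q-b)=(q-1)(qs-c).\tag{12.1}$$

**Step 1: $2q>n$ and $c>0$ leads to (I2) combined with (I3).** By (7.2), $E_1^B\equiv t^q-t^n$ mod $t^{n+1}$. If $b+q<n$ and $s\ge2$, then by (ii) $(1-t^q)E_1^A$ has $-t^{b+q}$ with $b+q<n$, while $(1-t^q)E_1^B\equiv t^q$ mod $t^n$; contradiction. If $b+q\le n$ and $s=1$, then $E_1^A=t^q$ has no $t^n$-term; contradiction. So $b\ge n-q$, and Lemma 8 applies to both knots. Put $P_0=1+x\frac{t^q-t^n}{1-t^q}$ and $\mu=\lfloor c/q\rfloor$. Then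
$$P_A-P_0=t^{nk+qs+b}(1+O(t)),\qquad P_B-P_0=t^{nk+\lambda}(1+O(t)).$$
For $A$, the terms with $j\ge2$ have order at least $2nk+qs+2b$. For $B$, they have order at least $2nk+q\mu+2q>nk+n+q\mu+q\ge nk+\lambda$. So $qs+b=\lambda$.

If $\lambda=n+q(\mu+1)$: $qs-c=n+q-b-c_0\ge n-b+1$, so (12.1) gives $(n-1)(q-b)\ge(q-1)(n-b+1)$. But $(q-1)(n-b+1)-(n-1)(q-b)=(n-q)(b-1)+q-1>0$. Contradiction.

If $\lambda=n+c$: $qs-c=n-b$, and (12.1) becomes $(n-1)(q-b)=(q-1)(n-b)$, that is $(n-q)(b-1)=0$. So $b=1$, then $q=n-1$ as $b\ge n-q$, and $c=qs+1-n=q(s-1)$ with $s\ge2$. By (I2), $A(1,n-1,s)$ is linked to $A(n-1,n-1,s-1)$, which by (I3) is linked to $B(n-1,(n-1)(s-1))$.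

**Step 2: $2q\le n$ or $c\le0$; reduction to $s=1$, $b+q<n$.** Now $E_1^B=t^q$. If $b+q<n$ and $s\ge2$, $(1-t^q)E_1^A$ has $-t^{b+q}$ with $b+q<2q$ and $b+q<n$, while $(1-t^q)E_1^B=t^q-t^{2q}$; contradiction. If $b+q>n$, or $b+q=n$ with $s\ge2$ (in both cases $2q>n$ and $qs+b>n$), then by Lemma 8(a) $E_1^A$ has $-t^n$; contradiction. So $s=1$ and $b+q\le n$. If $b+q=n$, then $2q>n$, so $c\le0$, and (12.1) gives $(q-1)c=b(b-1)$. So $c=0$, $b=1$, $q=n-1$: (I2) with $s=0$.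

**Step 3: $s=1$, $b+q<n$; the second coefficient forces $b=1$.** Both $E_1=t^q$, so $E_2^A\equiv E_2^B$ mod $t^{nk+1}$. By (9.1), $E_2^A$ has lowest term $t^{q+b}$ with $q+b<\min(n,2q)$. So the cases of Lemma 10 with $E_2^B\in t^{2q}\mathbb Z[[t]]$ are excluded. In the remaining ones (item 2 with $d<c'$, items 3 and 5) the lowest term of $E_2^B$ is $t^p$; in item 5, $p<n<2q$. Hence $p=q+b$, $c=q+b-n$, and (12.1) becomes $(n-1)(q-b)=(q-1)(n-b)$, that is $(n-q)(b-1)=0$. So $b=1$, $p=q+1$, $c=q+1-n$, $n\ge q+2$, and by (9.1)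
$$E_2^A=t^{q+1}-[q>2](t^{q+2}-t^{2q}).$$

**Step 4: the three remaining ranges of $n$ lead to (I4) and (I6).**

* $2q<n<3q$: $c\ge-q$ gives $n\le2q+1$, so $n=2q+1$, and $E_2^B=t^{q+1}$. If $q\ge3$, $E_2^A$ has $-t^{q+2}$ with $q+2<\min(n,2q)$; contradiction. If $q=2$: $n=5$, $c=-2$, which is (I6).
* $n=2q$: $E_2^B=t^{q+1}$, and $q\ge3$ is excluded in the same way. If $q=2$: $n=4$, $c=-1$, which is (I4).
* $q<n<2q$: as $n\ge q+2$, $q\ge3$; $c<0$, and $E_2^B=t^{2q}+t^{q+1}-t^n$. If $n>q+2$, the coefficient at $t^{q+2}$ (where $q+2<n<2q$) is $-1$ for $A$ and $0$ for $B$; contradiction. So $n=q+2$ and $c=-1$, which is (I4).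

**End of the proof of Theorems 1 and 2.** All pairs are covered. By (3.3) each knot is the unknot, exactly for $q=r=1$, or has a normal form. Lemma 2(b) separates the unknot from the rest, and Corollary 7 shows that $(n,k)$ is an invariant of $\Delta_K$. Sections 8 and 10–12 show that equal Alexander polynomials imply equal normal forms or forms linked by (I1)–(I6). By Section 5 linked forms give isotopic knots, and isotopic knots have equal Alexander polynomials. This proves Theorem 2 and Theorem 1; in particular the conjecture holds, with $K$ isotopic to $K'$ itself. $\blacksquare$
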